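\title{Dispersive sets relative to which almost no oracle computes a weak generic}

\begin{abstract}
Coarse similarity of sets of natural numbers induces a Hausdorff distance between Turing degrees, and a degree is dispersive if it lies at the maximal distance $1$ from the degree of almost every set. A set $A$ is AEWG if almost every set computes a weakly 1-$A$-generic set. Every AEWG degree is dispersive. We show that the converse fails: there is a dispersive set $A$ such that almost no set computes a weakly 1-$A$-generic set. There are continuum many such degrees, $A$ can be taken computably dominated, and there is an example strictly above every AEWG set. The construction is a forcing with very bushy computable trees and c.e.\ sets of bad strings. We also show that no set computing a DNC function is AEWG, and we characterize the computably dominated AEWG sets.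
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection*{A distance between Turing degrees}
We identify a set $A\subseteq\omega$ with its characteristic function. The \emph{upper} and \emph{lower asymptotic density} of $S\subseteq\omega$ are $\limsup_n |S\cap[0,n)|/n$ and $\liminf_n |S\cap[0,n)|/n$. Sets $A,B$ are \emph{coarsely similar} if their symmetric difference has density $0$. Let $\mathcal{S}$ be the set of coarse similarity classes $[A]$, and let $\delta([A],[B])$ be the upper density of $\{m:A(m)\neq B(m)\}$. This is a well-defined metric on $\mathcal{S}$ with values in $[0,1]$, because upper density is subadditive and $A\triangle C\subseteq(A\triangle B)\cup(B\triangle C)$. The extreme value $\delta([A],[B])=1$ means that for every $\eta>0$ there are arbitrarily large $n$ such that $A$ and $B$ disagree on at least $(1-\eta)n$ of the numbers below $n$.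

Let $\mathbf{d}$ be a Turing degree. A set $A$ is \emph{coarsely $\mathbf{d}$-computable at density $r\in[0,1]$} if there is $C\le_T\mathbf{d}$ such that $\{m:A(m)=C(m)\}$ has lower density at least $r$. The supremum of all such $r$ is the \emph{coarse $\mathbf{d}$-computability bound} $\gamma_{\mathbf{d}}(A)$. Put $\bar{\mathbf{d}}=\{[A]:\gamma_{\mathbf{d}}(A)=1\}$, and let $H(\mathbf{d},\mathbf{e})$ be the Hausdorff distance between $\bar{\mathbf{d}}$ and $\bar{\mathbf{e}}$ in $(\mathcal{S},\delta)$.

The lower density of $\{m:A(m)=C(m)\}$ equals $1-\delta([A],[C])$. Hence $\gamma_{\mathbf{d}}(A)=1-\inf_{C\le_T\mathbf{d}}\delta([A],[C])$, and $\bar{\mathbf{d}}$ is the closure of $\{[C]:C\le_T\mathbf{d}\}$. Passing to closures does not change a Hausdorff distance, so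
\begin{equation}\label{eq:H}
H(\mathbf{d},\mathbf{e})=\max\Bigl\{\ \sup_{C\le_T\mathbf{d}}\ \inf_{G\le_T\mathbf{e}}\delta([C],[G]),\ \ \sup_{G\le_T\mathbf{e}}\ \inf_{C\le_T\mathbf{d}}\delta([C],[G])\Bigr\}.
\end{equation}
Thus $H$ measures how badly the sets computed by one degree can be approximated, in density, by the sets computed by the other. It is known that $H$ takes only the values $0$, $\tfrac12$ and $1$.

Let $\mu$ be the uniform (Lebesgue) measure on $2^\omega$. A degree $\mathbf{a}$ is \emph{dispersive} if $H(\mathbf{a},\deg X)=1$ for almost every $X$, and a set is dispersive if its degree is. Only one of the two terms in \eqref{eq:H} matters here. For a fixed $C$, the strong law of large numbers gives $\delta([C],[X])=\tfrac12$ for almost every $X$, and $\mathbf{a}$ computes only countably many sets $C$. So for $\mathbf{d}=\mathbf{a}$, $\mathbf{e}=\deg X$ the first term is at most $\tfrac12$ almost surely. Dispersiveness of $A$ therefore says that a random oracle computes sets that are far from \emph{all} $A$-computable sets at once.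

\subsection*{Weak generics and the question}
A set $W\subseteq2^{<\omega}$ is \emph{dense} if every string has an extension in $W$. A set $G$ \emph{meets} $W$ if $G\upharpoonright m\in W$ for some $m$. For an oracle $Z$, the set $G$ is \emph{weakly 1-$Z$-generic} if it meets every dense $\Sigma^0_1(Z)$ set (that is, every dense set that is c.e.\ in $Z$); \emph{weakly 1-generic} means weakly 1-$\emptyset$-generic. A set $A$ is \emph{AEWG} if almost every set computes a weakly 1-$A$-generic set, and a degree is AEWG if it contains an AEWG set. If $A\le_TB$, then every weakly 1-$B$-generic set is weakly 1-$A$-generic. So the property AEWG passes downward under $\le_T$ and depends only on the degree.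

It is known that every AEWG degree is dispersive; the short proof is recalled in Section~\ref{sec:guess}. The following question comes from Zhao's paper \cite{Zhao}.

\medskip
\noindent\emph{Is there a set that is dispersive but not AEWG?}
\medskip

The simplest case suggests a negative answer. Computable sets have both properties (Proposition~\ref{prop:ae}), and genericity relative to $A$ is the evident way to be far from all $A$-computable sets. The proof of the known implication suggests the opposite. To be at distance $1$ from $C$ it is enough to oppose $C$ on infinitely many of the blocks $[n!,(n+1)!)$, which means guessing, infinitely often, one of $2^{n\cdot n!}$ possibilities. A weakly 1-$A$-generic set has to guess, infinitely often, the values of every $A$-computable function, with no bound fixed in advance. So one should look for a set $A$ that computes a function that is hard to guess, with values far above $2^{n\cdot n!}$, while everything that $A$ computes below this bound is easy to guess. Such sets exist.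

\subsection*{Results}

\begin{theorem}\label{thm:main}
There is a set $A$ such that
\begin{enumerate}
\item[(i)] $H(\deg A,\deg X)=1$ for every $X$ that computes a weakly 1-generic set, hence for almost every $X$; so $A$ is dispersive;
\item[(ii)] almost no set computes a weakly 1-$A$-generic set; so $A$ is not AEWG.
\end{enumerate}
\end{theorem}

A function $g$ is \emph{majorized} by $t$ if $g(n)\le t(n)$ for all $n$. A set $A$ is \emph{computably dominated} if every $A$-computable function is majorized by a computable function.

\begin{theorem}\label{thm:strong}
\begin{enumerate}
\item[(a)] There are $2^{\aleph_0}$ many degrees of sets $A$ as in Theorem~\ref{thm:main}, and $A$ can be taken computably dominated.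
\item[(b)] For every AEWG set $Z$ there is $A>_TZ$ that is dispersive but not AEWG.
\end{enumerate}
\end{theorem}

Let $(\varphi_e)$ be the standard list of partial computable functions. A function $d$ is \emph{DNC} (diagonally noncomputable) if it is total and $d(e)\neq\varphi_e(e)$ whenever $\varphi_e(e)\downarrow$. For $b:\omega\to\omega\setminus\{0\}$ let $\prod_nb(n)$ be the set of functions $g$ with $g(n)<b(n)$ for all $n$. Two functions are \emph{infinitely often equal} if they agree at infinitely many arguments.

\begin{theorem}\label{thm:class}
\begin{enumerate}
\item[(a)] No set that computes a DNC function is AEWG.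
\item[(b)] For a computably dominated set $A$ the following are equivalent.
\begin{enumerate}
\item[(1)] $A$ is AEWG.
\item[(2)] For every computable $b:\omega\to\omega\setminus\{0\}$, almost every $X$ computes $g\in\prod_nb(n)$ that is infinitely often equal to each $A$-computable function in $\prod_nb(n)$.
\item[(3)] $A$ computes no DNC function.
\item[(4)] Every weakly 1-generic set is weakly 1-$A$-generic.
\end{enumerate}
\end{enumerate}
\end{theorem}

The equivalence of (3) and (4) for computably dominated sets is due to Stephan and Yu; we include a proof.

Section~\ref{sec:random} shows that random oracles compute weak 1-generics. Section~\ref{sec:guess} reduces both halves of Theorem~\ref{thm:main} to statements about guessing functions, and Section~\ref{sec:example} shows the pigeonhole idea in the simplest case. The forcing is in Section~\ref{sec:forcing}. Theorems~\ref{thm:main} and~\ref{thm:strong} are proved in Section~\ref{sec:generic}, and Theorem~\ref{thm:class} in Section~\ref{sec:dnc}.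

\subsection*{Conventions}
For strings, $\sigma\preceq\rho$ means that $\rho$ extends $\sigma$; we write $\sigma\rho$ for concatenation and $\emptyset$ for the empty string. The list $(\Phi_e)$ enumerates the Turing functionals, with oracles in $\omega^\omega\supseteq2^\omega$. A function and its graph have the same degree, so notions defined for oracle sets apply to oracle functions. For a finite string $\rho$, we say that $\Psi^\rho(j)\downarrow=y$ \emph{within $|\rho|$ steps} if the computation halts with output $y$ in at most $|\rho|$ steps and queries the oracle only below $|\rho|$. This is decidable, it persists with the same output when $\rho$ is extended, and $\Psi^f(j)\downarrow=y$ if and only if it holds for $\rho=f\upharpoonright k$ for all large $k$. We write $\varphi_{e,s}(x)\downarrow$ if $\varphi_e(x)$ halts within $s$ steps.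

Two facts about measure are used. First, if $U\subseteq2^\omega$ is $\Sigma^0_1$ (a union of cylinders given by a c.e.\ set of strings) and $r$ is rational, then $\mu(U)>r$ holds if and only if finitely many of the enumerated cylinders have a union of measure greater than $r$; so the relation $\mu(U)>r$ is c.e., uniformly in $r$ and an index for $U$. Second, the Borel--Cantelli lemma: if $\sum_n\mu(U_n)<\infty$, then almost no $X$ lies in infinitely many $U_n$.

\section{Almost every set computes a weak 1-generic}\label{sec:random}

\begin{proposition}[Martin, Kurtz]\label{prop:ae}
Almost every $X$ computes a weakly 1-generic set.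
\end{proposition}

In other words, the computable sets are AEWG. The proposition follows at once from the next two lemmas.

\begin{lemma}\label{lem:nonmaj}
Almost every $X$ computes a function that is not majorized by any computable function.
\end{lemma}

\begin{proof}
To exceed $\varphi_e$ at an argument we must wait for $\varphi_e$ to halt there, and if it does not, the function we build is partial. The oracle is used to make sure that only a small measure of oracles waits forever.

Fix $c$. Let $m_e=c+e+1$, and let $R_{e,1},\dots,R_{e,2^{m_e}}$ be the cylinders given by the strings of length $m_e$. Put $k_{e,1}=0$. If $k_{e,i}$ is defined and $\varphi_e(\langle e,k_{e,i}\rangle)$ halts in exactly $s$ steps, let $k_{e,i+1}=\max(k_{e,i},s)+1$; otherwise $k_{e,i+1}$ is undefined. The relation $k=k_{e,i}$ is decidable: if it holds, each of the $i-1$ computations needed to find $k_{e,i}$ halts within $k$ steps. For $X\in R_{e,i}$ let $g^X(\langle e,k\rangle)=\varphi_e(\langle e,k\rangle)+1$ (possibly undefined) if $k=k_{e,i}$, and $g^X(\langle e,k\rangle)=0$ otherwise.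

For each $e$ there is at most one $i$ such that $k_{e,i}$ is defined and $\varphi_e(\langle e,k_{e,i}\rangle)\uparrow$, since then $k_{e,i+1},k_{e,i+2},\dots$ are undefined. So $g^X$ is total outside a set of measure at most $\sum_e2^{-m_e}=2^{-c}$. If $g^X$ and $\varphi_e$ are total and $X\in R_{e,i}$, then $k_{e,i}$ is defined and $g^X(n)>\varphi_e(n)$ for $n=\langle e,k_{e,i}\rangle$. The set of $X$ for which the lemma fails is thus covered by a set of measure at most $2^{-c}$ for every $c$.
\end{proof}

\begin{lemma}\label{lem:gen}
If no computable function majorizes $g$, then $g$ computes a weakly 1-generic set.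
\end{lemma}

\begin{proof}
Let $(W_e)$ list the c.e.\ subsets of $2^{<\omega}$, and let $W_{e,s}$ be the finite part enumerated in $s$ steps. We use $g(k)$ as a bound on the search for extensions. Let $\gamma_0=\emptyset$. At step $k$ look for the least $e\le k$ such that $e$ has not yet acted and $W_{e,g(k)}$ contains an extension of $\gamma_k$. If $e$ exists, let $\gamma_{k+1}=\gamma0$ for the first such extension $\gamma$ in a fixed computable ordering of strings, and say that $e$ \emph{acts}. Otherwise let $\gamma_{k+1}=\gamma_k0$. Then $G=\bigcup_k\gamma_k\le_Tg$, and $G$ meets $W_e$ whenever $e$ acts.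

Suppose that $W_e$ is dense and $e$ never acts. Each index acts at most once, so there is $k_0\ge e$ such that no $e'<e$ acts at a step $k\ge k_0$. Let $t(\alpha)$ be the least $s$ such that $W_{e,s}$ contains an extension of $\alpha$; by density $t$ is total and computable. For $k\ge k_0$ we have $g(k)<t(\gamma_k)$, since otherwise $e$ or a smaller index would act at step $k$. This bound depends on $\gamma_k$, which depends on $g$, but only finitely many values of $\gamma_k$ are consistent with the earlier bounds. Precisely, call $(\gamma_k,\Delta_k)$ the true state at step $k$, where $\Delta_k$ is the set of indices that have acted before step $k$. Let $Q_{k_0}$ contain only the true state at step $k_0$, and let $Q_{k+1}$ consist of all states obtained by performing step $k$ from some $(\gamma,\Delta)\in Q_k$ with $g(k)$ replaced by a number below $t(\gamma)$. The $Q_k$ are uniformly computable finite sets, and by induction $Q_k$ contains the true state at step $k$. So $g(k)<\max\{t(\gamma):(\gamma,\Delta)\in Q_k\}$ for all $k\ge k_0$. Extending this bound by the values $g(k)$ for $k<k_0$ gives a computable function that majorizes $g$, a contradiction.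
\end{proof}

\section{Both properties as guessing problems}\label{sec:guess}

\begin{definition}\label{def:guess}
Let $b:\omega\to\omega\setminus\{0\}$. A function $g$ \emph{guesses $A$ below $b$} if $g\in\prod_nb(n)$ and $g$ is infinitely often equal to each $A$-computable function in $\prod_nb(n)$.
\end{definition}

\begin{lemma}\label{lem:genguess}
Let $b$ be computable. Every weakly 1-$A$-generic set $G$ computes a function that guesses $A$ below $b$.
\end{lemma}

\begin{proof}
Split $\omega$ into consecutive intervals $I_0,I_1,\dots$ with $|I_n|=b(n)$, so that $2^{|I_n|}\ge b(n)$. Let $g(n)$ be the remainder modulo $b(n)$ of the number written in binary by $G\upharpoonright I_n$. Let $u\in\prod_nb(n)$ be $A$-computable and let $N\in\omega$. The set of strings $\alpha$ such that, for some $n\ge N$, $I_n\subseteq\operatorname{dom}\alpha$ and $\alpha\upharpoonright I_n$ writes $u(n)$ in binary is $A$-computable. It is dense, because a given $\beta$ can be extended on an interval $I_n$ with $n\ge N$ and $\min I_n\ge|\beta|$. So $G$ meets it, and $g(n)=u(n)$ for some $n\ge N$.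
\end{proof}

One bound is enough for distance $1$. Let
\[
J_n=[n!,(n+1)!),\qquad q(n)=|2^{J_n}|=2^{n\cdot n!},
\]
where $2^{J_n}$ is the set of functions $J_n\to\{0,1\}$. The blocks $J_1,J_2,\dots$ partition $\omega\setminus\{0\}$, while $J_0=\emptyset$ and $q(0)=1$. The point of the factorials is that $J_n$ occupies all but a fraction $1/(n+1)$ of $[0,(n+1)!)$. Through fixed computable bijections we identify $2^{J_n}$ with $\{0,\dots,q(n)-1\}$, so that a function $u\in\prod_nq(n)$ has values $u(n)\in2^{J_n}$.

\begin{lemma}\label{lem:dist}
If $X$ computes a function $g$ that guesses $A$ below $q$, then $H(\deg A,\deg X)=1$.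
\end{lemma}

\begin{proof}
Define $G\le_TX$ by $G(0)=0$ and $G\upharpoonright J_n=g(n)$. Let $C\le_TA$, and let $u(n)$ be the bitwise complement of $C\upharpoonright J_n$. Then $u\le_TA$, so $g(n)=u(n)$ for infinitely many $n$. For such $n$ the sets $G$ and $C$ disagree everywhere on $J_n$, and so
\[
\frac{|\{m<(n+1)!:G(m)=C(m)\}|}{(n+1)!}\le\frac{n!}{(n+1)!}=\frac1{n+1}.
\]
Hence $\delta([C],[G])=1$ for every $C\le_TA$, and the second term in \eqref{eq:H} equals $1$.
\end{proof}

Lemma~\ref{lem:genguess} with $b=q$ and Lemma~\ref{lem:dist} give the known implication from AEWG to dispersive.

For the failure of AEWG we need a function that random oracles cannot guess. A generic set relative to $f$ will, infinitely often, display $f(n)$ in unary starting at position $n$. So consider the events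
\[
U_{e,n,v}=\{X:\Phi_e^X(n+j)\downarrow=0\text{ for all }j<v,\ \Phi_e^X(n+v)\downarrow=1\},
\]
which are uniformly $\Sigma^0_1$ and, for fixed $e$ and $n$, pairwise disjoint as $v$ varies. Collect the values that are displayed with large probability:
\[
D_n=\{v\in\omega:\exists e\le n\ \ \mu(U_{e,n,v})>2^{-n}\},\qquad p_0(n)=(n+1)2^n.
\]
The sets $D_n$ are uniformly c.e. By disjointness, each of the $n+1$ indices $e\le n$ contributes fewer than $2^n$ values, so $|D_n|<p_0(n)$.

\begin{lemma}\label{lem:unguess}
If $f(n)\notin D_n$ for all $n$, then almost no $X$ computes a weakly 1-$f$-generic set.
\end{lemma}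

\begin{proof}
For each $N$ the set $\{\sigma0^{f(|\sigma|)}1:|\sigma|\ge N\}$ is dense and $f$-computable. If $\Phi_e^X$ is weakly 1-$f$-generic, it meets all these sets, so $X\in U_{e,n,f(n)}$ for infinitely many $n$. For $n\ge e$ we have $\mu(U_{e,n,f(n)})\le2^{-n}$ because $f(n)\notin D_n$. By the Borel--Cantelli lemma the set of such $X$ is null. Take the union over $e$.
\end{proof}

Theorem~\ref{thm:main} is now reduced to building $f$ such that $f(n)\notin D_n$ for all $n$ and, for every weakly 1-generic $G$, the function $n\mapsto G\upharpoonright J_n$ guesses $f$ below $q$. The set $G$ is generic only for \emph{unrelativized} c.e.\ dense sets, so what it is asked to copy must be computable.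

\section{The pigeonhole idea in the simplest case}\label{sec:example}

\begin{example}\label{ex:one}
Consider a single functional that reads one value of the oracle per block: $\Psi^f(0)=0$ and $\Psi^f\upharpoonright J_n=\psi_n(f(n))$ for $n\ge1$, where the maps $\psi_n:\omega\to2^{J_n}$ are uniformly computable. View $\psi_n(v)$ as the color of $v$. There are $q(n)$ colors, so among the numbers $v<p_0(n)q(n)$ some color $\theta(n)$ occurs at least $p_0(n)$ times, and $\theta(n)$ can be computed from $n$. As $|D_n|<p_0(n)$, some $v$ of color $\theta(n)$ lies outside $D_n$; let $f(n)$ be such a $v$, and let $f(0)=0$, noting that $D_0=\emptyset$. Then $f$ satisfies the hypothesis of Lemma~\ref{lem:unguess}, yet $\Psi^f$ is computable.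

For $n=1$ we have $J_1=\{1\}$, $q(1)=2$ and $p_0(1)=4$. Of the eight candidates $0,\dots,7$ at least four give the same bit. If $\psi_1(v)$ is the parity of $v$, keep $0,2,4,6$ and announce the bit $0$. Since $D_1$ has fewer than four elements, it cannot contain all of them. We cannot compute which candidates survive, and we need not: only the announced bit has to be computable.
\end{example}

So a large supply of candidates lets us fix a small piece of the output while keeping enough freedom to avoid $D_n$. For general functionals the candidates form a tree of finite strings, and four difficulties appear.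

\emph{The output may depend on many values of $f$.} One block $J_n$ can still be fixed on all branches, by taking majorities from the leaves toward the root; this thins every level involved by a factor of about $q(n)$. Repeating this for infinitely many blocks would thin the lowest level infinitely often. Indeed we cannot make every $f$-computable set computable, since $f$ itself is not computable, by Proposition~\ref{prop:ae} and Lemma~\ref{lem:unguess}. So we work in rounds. In round $i$ the tree below a finite antichain $L_i$ is left alone, and we thin above each $\rho\in L_i$ separately.

\emph{Different nodes may announce different values.} If $\rho,\rho'\in L_i$ worked on the same block, the majority above $\rho$ could be $0\cdots0$ and the majority above $\rho'$ could be $1\cdots1$, and $G$ could not copy both. We therefore give each node $\rho$ its own block $J_{n(\rho)}$. Then $G$ can copy all announcements of round $i$, and the announcement made by the node below $f$ is correct. The price is that the number of colors at $\rho$ is $q(n(\rho))$, which depends on the number of strings of length at most $|\rho|$. This dictates a recursive choice of the branching.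

\emph{The functional may diverge, and the bad strings are only c.e.} We cannot delete bad strings from a computable tree. We carry them along as a c.e.\ set $B$ that is small, in the sense that a good node has few bad children. If convergence on some block cannot be reached on a bushy finite tree above some node, we declare convergence bad and obtain a larger set $B$ that is still small.

\emph{There are infinitely many functionals.} Each one costs some branching at every level above the current stem. Level $m$ will be charged by at most $m$ functionals, and the initial branching is chosen to pay for this.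

\section{Forcing with bushy trees}\label{sec:forcing}

\subsection*{Parameters}
We define $h:\omega\to\omega$ by recursion. Let $\mathrm{Seq}$ be the set of finite strings $\rho$ of natural numbers with $\rho(i)<h(i)$ for all $i<|\rho|$, and let $S_m$ be the number of $\rho\in\mathrm{Seq}$ with $|\rho|\le m$; this number depends only on $h(0),\dots,h(m-1)$. Put
\[
K(m)=q(S_m),\qquad a_s(m)=4^{m+2-s},\qquad h(m)=p_0(m)\,K(m)^{a_0(m)}.
\]
For instance $S_0=1$, $K(0)=2$ and $h(0)=2^{16}$. The functions $K$ and $h$ are computable, and $K$ is nondecreasing with $K\ge2$. Let $\rho\mapsto n(\rho)$ be a computable bijection from $\mathrm{Seq}$ onto $\{1,2,\dots\}$ that numbers shorter strings first. The $|\rho|$ proper prefixes of $\rho$ come before $\rho$, and only strings of length at most $|\rho|$ do. So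
\begin{equation}\label{eq:n}
|\rho|\le n(\rho)\le S_{|\rho|},\qquad q(n(\rho))\le K(|\rho|)\le K(m)\quad\text{for all }m\ge|\rho|.
\end{equation}
Thus $K(m)$ bounds the number of colors used by any node of length at most $m$, and the exponent $a_s(m)$ will record how many factors $K(m)$ are still available at level $m$ after $s$ steps.

\subsection*{Conditions}
A \emph{child of $\rho$ in $Y$} is an element of $Y$ of length $|\rho|+1$ that extends $\rho$. For a set $T$ of strings closed under prefixes, $[T]$ is the set of $f\in\omega^\omega$ with $f\upharpoonright k\in T$ for all $k$, and $T^\tau=\{\rho\in T:\rho\succeq\tau\}$.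

\begin{definition}\label{def:cond}
A \emph{condition of rank $s$} is a quadruple $(T,B,\tau,p)$ with the following properties.
\begin{enumerate}
\item[(C1)] $T\subseteq\mathrm{Seq}$ is computable and closed under prefixes, $\tau\in T$, $|\tau|\ge s$, and every element of $T$ is comparable with $\tau$.
\item[(C2)] $B\subseteq T^\tau$ is c.e.\ and upward closed in $T$, and $\tau\notin B$.
\item[(C3)] $p:\omega\to\omega\setminus\{0\}$ is computable, and every $\rho\in T^\tau\setminus B$, say of length $m$, has fewer than $p(m)$ children in $B$ and at least $p(m)K(m)^{a_s(m)}$ children in $T$.
\end{enumerate}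
We say that $(T',B',\tau',p')$ \emph{extends} $(T,B,\tau,p)$ if $T'\subseteq T$, $\tau'\succeq\tau$ and $B\cap T'^{\tau'}\subseteq B'$. A path $f\in[T]$ \emph{avoids} $B$ if no $f\upharpoonright k$ is in $B$.
\end{definition}

The string $\tau$ is the stem, $B$ is the set of bad strings, and $p$ is the threshold of smallness. The requirement $|\tau|\ge s$ guarantees $a_s(m)\ge16$ at all levels $m\ge|\tau|$; without it the exponent at a fixed level would tend to $0$ as $s$ grows. Extension is transitive: if $(T'',B'',\tau'',p'')$ extends $(T',B',\tau',p')$, then $T''^{\tau''}\subseteq T'^{\tau'}$, so $B\cap T''^{\tau''}\subseteq B'\cap T''^{\tau''}\subseteq B''$.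

The \emph{initial condition} is $c_0=(\mathrm{Seq},B_0,\emptyset,p_0)$ with
\[
B_0=\{\rho\in\mathrm{Seq}:\exists i<|\rho|\ \ \rho(i)\in D_i\}.
\]
It has rank $0$. Indeed, $B_0$ is c.e., upward closed and does not contain $\emptyset$. A string $\rho\notin B_0$ of length $m$ has $h(m)=p_0(m)K(m)^{a_0(m)}$ children in $\mathrm{Seq}$, and its child with last entry $v$ is in $B_0$ only if $v\in D_m$, which happens for fewer than $p_0(m)$ values $v$.

\begin{lemma}\label{lem:stem}
Let $(T,B,\tau,p)$ be a condition of rank $s$. Every $\rho\in T^\tau\setminus B$ has at least two children in $T\setminus B$. In particular $T^\tau\setminus B$ contains strings of every length at least $|\tau|$, and some $f\in[T]$ avoids $B$. For $\tau'\in T^\tau\setminus B$, the quadruple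
\[
(\{\rho\in T:\rho\text{ is comparable with }\tau'\},\ B\cap T^{\tau'},\ \tau',\ p)
\]
is an extension of rank $s$.
\end{lemma}

\begin{proof}
By (C3), with $m=|\rho|$, the number of children in $T\setminus B$ is at least $p(m)K(m)^{16}-p(m)\ge2$. Starting from $\tau\notin B$ and choosing such children repeatedly gives the strings and the path. For the last claim, a string extending $\tau'$ has the same children in the new tree and in the new bad set as in the old ones, so (C3) persists; (C1), (C2) and the extension relation hold by definition.
\end{proof}

\subsection*{Colorings}
The main lemma will be applied in two ways, so we isolate what it needs from a functional.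

\begin{definition}\label{def:color}
A \emph{coloring system} is a sequence of functions $\chi_n$ $(n\ge1)$ with domains $\Gamma_n\subseteq\mathrm{Seq}$ such that: the relation $\rho\in\Gamma_n$ is computable, and $\chi_n(\rho)$ is computable from $n$ and $\rho\in\Gamma_n$; the function $\chi_n$ takes at most $q(n)$ values; and if $\rho\in\Gamma_n$ and $\rho\preceq\rho'\in\mathrm{Seq}$, then $\rho'\in\Gamma_n$ and $\chi_n(\rho')=\chi_n(\rho)$.
\end{definition}

Let $\Psi$ be a Turing functional. In the \emph{block system} of $\Psi$, the set $\Gamma_n$ consists of all $\rho$ such that $\Psi^\rho(j)\downarrow\in\{0,1\}$ within $|\rho|$ steps for all $j\in J_n$, and $\chi_n(\rho)=\Psi^\rho\upharpoonright J_n\in2^{J_n}$. In the \emph{halting system} of $\Psi$, the set $\Gamma_n$ consists of all $\rho$ such that $\Psi^\rho(j)\downarrow$ within $|\rho|$ steps for all $j\le n$, and $\chi_n$ is constantly $0$. Both are coloring systems, by the conventions of Section~\ref{sec:intro}.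

\begin{lemma}[Thinning]\label{lem:thin}
Let $(T,B,\tau,p)$ be a condition of rank $s$ and let $(\chi_n)$ be a coloring system with domains $\Gamma_n$. There is an extension $(T',B',\tau',p')$ of rank $s+1$ such that one of the following holds.
\begin{enumerate}
\item[(i)] There is $n\ge1$ such that no $f\in[T']$ avoiding $B'$ has an initial segment in $\Gamma_n$.
\item[(ii)] There is a computable sequence $(P_i)_{i\in\omega}$ of nonempty finite sets, each given by a list of its elements, such that: every element of $P_i$ is a pair $(n,\lambda)$ with $n\ge\max(i,1)$ and $\lambda\in\Gamma_n$; if $(n,\lambda),(n,\lambda')\in P_i$, then $\chi_n(\lambda)=\chi_n(\lambda')$; and every $f\in[T']$ extends $\lambda$ for some $(n,\lambda)\in P_i$.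
\end{enumerate}
\end{lemma}

\begin{proof}
By Lemma~\ref{lem:stem} we may assume $|\tau|\ge s+1$. Write $a=a_s$, so that $a(m)\ge64$ for $m\ge|\tau|$ and $a_{s+1}=a/4$. We split the available exponent in half and put
\[
p^*(m)=p(m)K(m)^{a(m)/2}\qquad(m\ge|\tau|),
\]
with $p^*(m)=1$ for $m<|\tau|$. This threshold is small enough to serve as a new threshold of smallness in $T$, and large enough that a finite tree with branching $p^*$ survives one pigeonhole.

\medskip\noindent\emph{Closure and witnesses.}
For $Y\subseteq T^\tau$ let $\mathrm{cl}(Y)$ be the least set $Y'$ with $Y\subseteq Y'\subseteq T^\tau$ that contains every $\rho\in T^\tau$ having at least $p^*(|\rho|)$ children in $Y'$. A \emph{tree with root $\rho$} is a set $F$ of extensions of $\rho$ with $\rho\in F$ that contains every string between $\rho$ and an element of $F$; its \emph{leaves} are the elements without children in $F$. A \emph{witness for $\rho$ over $Y$} is a finite tree $F\subseteq T^\tau$ with root $\rho$ whose leaves lie in $Y$ and in which each nonleaf $\sigma$ has at least $p^*(|\sigma|)$ children in $F$. Then $\rho\in\mathrm{cl}(Y)$ if and only if $\rho$ has a witness over $Y$. For one direction, induction from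 the leaves toward the root shows that all elements of a witness are in $\mathrm{cl}(Y)$. For the other, the set of strings with a witness contains $Y$ (take $F=\{\rho\}$), and it has the closure property: if $p^*(|\rho|)$ children of $\rho$ have witnesses, the union of these witnesses and $\{\rho\}$ is a witness for $\rho$. Since $T$ and $p^*$ are computable, $\mathrm{cl}(Y)$ is c.e.\ if $Y$ is. We apply this to the c.e.\ sets
\[
Y_n=B\cup(\Gamma_n\cap T^\tau).
\]

\medskip\noindent\emph{Case 1: there are $n\ge1$ and $\sigma\in T^\tau\setminus\mathrm{cl}(Y_n)$.}
We make $\Gamma_n$ bad above $\sigma$. Let $\tau'=\sigma$, $p'=p^*$, let $T'$ be the set of elements of $T$ comparable with $\sigma$, and let $B'$ be the set of $\rho\in T$ that extend some element of $\mathrm{cl}(Y_n)\cap T^\sigma$. Then (C1) holds for rank $s+1$, as $|\sigma|\ge|\tau|\ge s+1$. The set $B'\subseteq T'^{\sigma}$ is c.e.\ and upward closed, and $\sigma\notin B'$, because the only prefix of $\sigma$ in $T^\sigma$ is $\sigma$ itself. Also $B\cap T'^{\sigma}\subseteq\mathrm{cl}(Y_n)\cap T^\sigma\subseteq B'$. For (C3) let $\rho\in T'^{\sigma}\setminus B'$ and evaluate all functions at $|\rho|$. Since $\rho\notin B$, it has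 at least $pK^{a}=p^*K^{a/2}\ge p^*K^{a/4}$ children in $T$, and these lie in $T'$. A child of $\rho$ in $B'$ extends some $\eta\in\mathrm{cl}(Y_n)\cap T^\sigma$. If $\eta$ were a proper prefix of the child, then $\eta\preceq\rho$ and $\rho\in B'$. So the child itself is in $\mathrm{cl}(Y_n)$. As $\rho\notin\mathrm{cl}(Y_n)$, there are fewer than $p^*$ such children. So we have an extension of rank $s+1$. If $f\in[T']$ has an initial segment in $\Gamma_n$, then $f\upharpoonright k\in\Gamma_n\cap T^\sigma\subseteq B'$ for all large $k$, so $f$ does not avoid $B'$. Thus (i) holds.

\medskip\noindent\emph{Case 2: $\mathrm{cl}(Y_n)=T^\tau$ for all $n\ge1$.}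
Now bushy witnesses exist everywhere. We first thin one witness above each node to a single color, and then graft the thinned witnesses together.

\medskip\noindent\emph{The tree $F_\rho$.}
Let $\rho\in T^\tau$ and $n=n(\rho)$. Enumerate $B$ and search until either
\begin{enumerate}
\item[(a)] $\rho$ appears in $B$, or
\item[(b)] we find a witness $F$ for $\rho$ over $Y_n$ in which $\rho$ is not a leaf and every leaf is in $\Gamma_n$ or has already appeared in $B$.
\end{enumerate}
The search halts. If $\rho\in B$, then (a) occurs unless (b) occurs first. If $\rho\notin B$, then $\rho$ has at least $pK^a\ge p^*$ children in $T$, all of which have witnesses by the case assumption, and these combine to a witness as in (b). We insist that $\rho$ is not a leaf so that the construction moves strictly upward even when $\rho\in\Gamma_n$.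

If (b) occurs, label the elements of $F$ from the leaves toward the root (see Figure~\ref{fig:witness}). A leaf $\sigma\in\Gamma_n$ gets the label $\chi_n(\sigma)$, and any other leaf gets the label $*$. A nonleaf $\sigma$ gets $*$ if at least $p(|\sigma|)$ of its children in $F$ are labeled $*$; otherwise it gets the most frequent label other than $*$ among its children, ties being broken by a fixed computable rule. Every element labeled $*$ is in $B$: for leaves this holds by (b), and a nonleaf $\sigma$ labeled $*$ has, by induction, at least $p(|\sigma|)$ children in $B$, so $\sigma\in B$ by (C3).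

\begin{figure}[ht]
\centering
\begin{tikzpicture}[grow'=up, level distance=13mm,
  level 1/.style={sibling distance=22mm},
  level 2/.style={sibling distance=7mm},
  every node/.style={circle, draw, inner sep=1pt, minimum size=5mm}]
\node[fill=gray!35]{$0$}
  child{node[fill=gray!35]{$0$}}
  child{node[fill=gray!35]{$0$}
    child{node[fill=gray!35]{$0$}}
    child{node{$1$}}
    child{node[fill=gray!35]{$0$}}
    child{node{$*$}}
    child{node[fill=gray!35]{$0$}}}
  child{node{$1$}}
  child{node{$*$}
    child{node{$*$}}
    child{node{$0$}}
    child{node{$*$}}
    child{node{$1$}}
    child{node{$1$}}}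
  child{node[fill=gray!35]{$0$}};
\end{tikzpicture}
\caption{A labeled finite tree with root at the bottom, for toy thresholds $p=2$, $p^*=5$ and two colors $0,1$. Each nonleaf has five children. A leaf carries its color, or $*$ if it has only been seen to be bad. A nonleaf is labeled $*$ if at least two of its children are, and otherwise gets the most frequent color among its children. The shaded nodes, connected to the root through nodes of the root's color, form the thinned tree: all its leaves have color $0$, and each of its nonleaves keeps at least $(5-2)/2$ children.}
\label{fig:witness}
\end{figure}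

Call $\rho$ \emph{dead} if (a) occurred or the label of $\rho$ is $*$. A dead string is in $B$, and we put $F_\rho=\{\rho\}$. Otherwise $\rho$ is \emph{live}, with label $v(\rho)\neq*$. (A live string may be in $B$; this does no harm.) For live $\rho$ let $F_\rho$ be the set of $\sigma\in F$ such that all strings from $\rho$ up to $\sigma$ have label $v(\rho)$. This is a finite tree with root $\rho$. Let $\sigma\in F_\rho$ be a nonleaf of $F$, of length $m\ge|\rho|$. It has at least $p^*(m)$ children in $F$, fewer than $p(m)$ of them labeled $*$, and there are at most $q(n(\rho))\le K(m)$ other labels by \eqref{eq:n}. So the number of children of $\sigma$ labeled $v(\rho)$, which are its children in $F_\rho$, is at least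
\begin{equation}\label{eq:star}
\frac{p^*-p}{K}=\frac{p\,(K^{a/2}-1)}{K}\ \ge\ \frac{p\,K^{a/2-1}}{K}=p\,K^{a/2-2}\ \ge\ p\,K^{a/4},
\end{equation}
with all functions evaluated at $m$. The first inequality uses $K\ge2$, and the second uses $a\ge8$. Consequently the leaves of $F_\rho$ are leaves of $F$. So each leaf $\lambda$ of $F_\rho$ properly extends $\rho$, lies in $\Gamma_{n(\rho)}$, and has $\chi_{n(\rho)}(\lambda)=v(\rho)$. Whether $\rho$ is live, and the finite tree $F_\rho$, are computable from $\rho$.

\medskip\noindent\emph{Grafting.}
Let $L_0=\{\tau\}$, and let $L_{i+1}$ be the set of leaves of the trees $F_\rho$ for live $\rho\in L_i$. Each $L_i$ is finite and computable from $i$, and its elements have length at least $|\tau|+i$. Let $T'$ consist of the prefixes of $\tau$ and all elements of the trees $F_\rho$ with $\rho\in L_i$, $i\in\omega$. Let $B'=B\cap T'$, $\tau'=\tau$ and $p'=p$.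

(C1) The set $T'\subseteq T$ is closed under prefixes. Let $\eta\preceq\sigma\in F_\rho$ with $\rho\in L_i$. If $\eta\succeq\rho$, then $\eta\in F_\rho$. Otherwise $\eta\preceq\rho$, and either $i=0$ and $\eta\preceq\tau$, or $\rho\in F_{\rho'}$ with $\rho'\in L_{i-1}$ and induction on $i$ applies. The set $T'$ is computable, because a string of length $k$ can lie in $F_\rho$ with $\rho\in L_i$ only if $i\le k$.

(C2) This is inherited from $B$, since $T'$ is a computable subset of $T$.

(C3) Let $\sigma\in T'^{\tau}\setminus B'$. Then $\sigma\notin B$, so $\sigma$ has fewer than $p(|\sigma|)$ children in $B\supseteq B'$. Take $\rho\in L_i$ with $\sigma\in F_\rho$. The string $\rho$ is live, since otherwise $\sigma=\rho\in B$. If $\sigma$ is not a leaf of $F_\rho$, then \eqref{eq:star} gives at least $pK^{a/4}$ children in $F_\rho\subseteq T'$. If $\sigma$ is a leaf of $F_\rho$, then $\sigma\in L_{i+1}$, it is live because $\sigma\notin B$, and \eqref{eq:star} applies to $\sigma$ as the root of $F_\sigma$.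

So $(T',B',\tau,p)$ is an extension of rank $s+1$. Let
\[
P_i=\{(n(\rho),\lambda):\rho\in L_i\text{ is live and }\lambda\text{ is a leaf of }F_\rho\}.
\]
For such a pair, $n(\rho)\ge|\rho|\ge i$ and $\lambda\in\Gamma_{n(\rho)}$. If two pairs have the same first coordinate, they come from the same $\rho$, because the numbering is injective, and both colors equal $v(\rho)$. Let $f\in[T']$ and $i\in\omega$. Choose $k$ larger than the length of every string in the finitely many trees $F_\rho$ with $\rho\in L_0\cup\dots\cup L_i$. Then $f\upharpoonright k\in F_{\rho'}$ for some $\rho'\in L_j$ with $j\ge i+1$. Every element of $L_{j'+1}$ extends an element of $L_{j'}$, so $\rho'$, and hence $f$, extends some $\lambda\in L_{i+1}$, and $\lambda$ is the second coordinate of a pair in $P_i$. Finally $[T']\neq\emptyset$ by Lemma~\ref{lem:stem}, so $P_i\neq\emptyset$. Thus (ii) holds.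
\end{proof}

\section{Generic paths}\label{sec:generic}

We say that a condition \emph{decides} a coloring system if alternative (i) or (ii) of Lemma~\ref{lem:thin} holds for its tree and bad set.

\begin{proposition}\label{prop:generic}
Let $c_s=(T_s,B_s,\tau_s,p_s)$, $s\in\omega$, be conditions such that $c_0$ is the initial condition, $c_s$ has rank $s$, $c_{s+1}$ extends $c_s$, and for every $e$ some $c_s$ decides the block system of $\Phi_e$. Let $f=\bigcup_s\tau_s$. Then:
\begin{enumerate}
\item[(a)] $f$ is total, $f\in[T_s]$ and $f$ avoids $B_s$ for all $s$;
\item[(b)] $f(n)\notin D_n$ for all $n$;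
\item[(c)] for every weakly 1-generic $G$, the function $n\mapsto G\upharpoonright J_n$ guesses $f$ below $q$.
\end{enumerate}
\end{proposition}

\begin{proof}
(a) Totality follows from $|\tau_s|\ge s$. For $t\ge s$ we have $\tau_t\in T_t\subseteq T_s$, so $f\in[T_s]$. Suppose $f\upharpoonright k\in B_s$, and take $t\ge s$ with $|\tau_t|\ge k$. Then $\tau_t\in B_s$, because $B_s$ is upward closed in $T_s$; this is where upward closure is needed. As $c_t$ extends $c_s$ or equals it, $\tau_t\in B_s\cap T_t^{\tau_t}\subseteq B_t$, contrary to (C2).

(b) If $f(n)\in D_n$, then $f\upharpoonright(n+1)\in B_0$, contrary to (a).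

(c) Let $u\in\prod_nq(n)$ be $f$-computable. Define $C$ by $C(0)=0$ and $C\upharpoonright J_n=u(n)$, and let $C=\Phi_e^f$. Let $c_s$ decide the block system of $\Phi_e$. Since $\Phi_e^f$ is total with values in $\{0,1\}$, the path $f$ has an initial segment in every $\Gamma_n$, so by (a) alternative (i) fails. Let $(P_i)$ be as in (ii). Let $E_i$ be the set of first coordinates of pairs in $P_i$, and for $n\in E_i$ let $\theta_i(n)\in2^{J_n}$ be the common value of $\chi_n(\lambda)$ for $(n,\lambda)\in P_i$. The finite functions $\theta_i$ are computable from $i$, and $\min E_i\ge i$. For each $i$ the path $f$ extends $\lambda$ for some $(n,\lambda)\in P_i$, and then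
\[
u(n)=\Phi_e^f\upharpoonright J_n=\chi_n(\lambda)=\theta_i(n).
\]
For $N\in\omega$ let $V_N$ be the set of $\alpha\in2^{<\omega}$ such that for some $i\ge N$ and all $n\in E_i$ we have $J_n\subseteq\operatorname{dom}\alpha$ and $\alpha\upharpoonright J_n=\theta_i(n)$. The set $V_N$ is c.e. It is dense: given $\beta$, choose $i\ge\max(N,|\beta|)$; the blocks $J_n$ with $n\in E_i$ are pairwise disjoint and begin at $n!\ge n\ge i\ge|\beta|$, so $\beta$ has an extension in $V_N$. Hence $G$ meets $V_N$, through some $i\ge N$, and for the $n\in E_i$ with $u(n)=\theta_i(n)$ we get $G\upharpoonright J_n=u(n)$ and $n\ge N$. As $N$ is arbitrary, this happens infinitely often.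
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Starting from $c_0$, let $c_{s+1}$ be given by Lemma~\ref{lem:thin} for $c_s$ and the block system of $\Phi_s$. Let $f$ be as in Proposition~\ref{prop:generic}, and let $A$ be its graph. If $X$ computes a weakly 1-generic set $G$, then $X$ computes $n\mapsto G\upharpoonright J_n$, which guesses $A$ below $q$, and $H(\deg A,\deg X)=1$ by Lemma~\ref{lem:dist}. By Proposition~\ref{prop:ae} this applies to almost every $X$. This proves (i). Part (ii) follows from Proposition~\ref{prop:generic}(b) and Lemma~\ref{lem:unguess}.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:strong}(a)]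
The proof of Theorem~\ref{thm:main} works for every sequence $(c_s)$ as in Proposition~\ref{prop:generic}, so we are free to vary the sequence.

\emph{Continuum many degrees.} Define conditions $c_\xi$ of rank $|\xi|$ for $\xi\in2^{<\omega}$, beginning with $c_\emptyset=c_0$. Given $c_\xi$, Lemma~\ref{lem:stem} provides two different children of its stem that lie in the tree and outside the bad set, and extensions of rank $|\xi|$ having these children as stems. Apply Lemma~\ref{lem:thin} to each of them, for the block system of $\Phi_{|\xi|}$, to obtain $c_{\xi0}$ and $c_{\xi1}$. Their stems are incomparable, so different elements of $2^\omega$ give different functions $f$. Each degree contains countably many functions, so these $f$ represent $2^{\aleph_0}$ degrees.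

\emph{Computable domination.} Let $c_{2e+1}$ and $c_{2e+2}$ be given by Lemma~\ref{lem:thin} for the block system and the halting system of $\Phi_e$, respectively. Suppose that $\Phi_e^f$ is total. Then $f$ has an initial segment in every domain $\Gamma_n$ of the halting system, so alternative (ii) holds for $c_{2e+2}$, with some $(P_i)$. If $(n,\lambda)\in P_i$, then $n\ge i$ and $\lambda\in\Gamma_n$, so $\Phi_e^\lambda(i)\downarrow$ within $|\lambda|$ steps. The function $i\mapsto\max\{\Phi_e^\lambda(i):(n,\lambda)\in P_i\}$ is therefore total and computable. It majorizes $\Phi_e^f$, because for each $i$ the path $f$ extends one of these $\lambda$.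
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:strong}(b)]
Let $Z$ be AEWG. We relativize the forcing to $Z$, but not the parameters: $h$, $K$, $n(\rho)$, $D_n$ and $c_0$ stay as they are. A \emph{$Z$-condition} is defined as in Definition~\ref{def:cond} with $T$ and $p$ required to be $Z$-computable and $B$ to be $\Sigma^0_1(Z)$, and a \emph{$Z$-coloring system} as in Definition~\ref{def:color} with ``$Z$-computable'' in place of ``computable''. The initial condition is a $Z$-condition. Lemmas~\ref{lem:stem} and~\ref{lem:thin} hold for these notions, with $(P_i)$ now $Z$-computable. The counting is unchanged, and effectiveness enters the proof of Lemma~\ref{lem:thin} in three places: $p^*$ is computed from $p$; the set $\mathrm{cl}(Y_n)$ is enumerated from $T$, $p^*$, $\Gamma_n$ and an enumeration of $B$; and $F_\rho$, $L_i$, $T'$, $P_i$ are computed from the same data and $\chi_n$. All of this can be done with oracle $Z$.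

Let $c_{s+1}$ be a $Z$-condition of rank $s+1$ that extends $c_s$ and decides the $Z$-coloring system $\chi_n(\rho)=\Phi_s^{\rho\oplus Z}\upharpoonright J_n$, where queries about the first component are answered by $\rho$, queries about the second by $Z$, and computations are limited to $|\rho|$ steps. Let $f=\bigcup_s\tau_s$ and let $A$ be a set with $A\equiv_Tf\oplus Z$. Parts (a) and (b) of Proposition~\ref{prop:generic} do not involve effectiveness. In the proof of (c), an $A$-computable $u$ leads to $C=\Phi_e^{f\oplus Z}$, and the dense sets $V_N$ are $\Sigma^0_1(Z)$. So for every weakly 1-$Z$-generic $G$ the function $n\mapsto G\upharpoonright J_n$ guesses $A$ below $q$. Since $Z$ is AEWG, almost every $X$ computes such a $G$, and $A$ is dispersive by Lemma~\ref{lem:dist}; this is the use of the hypothesis on $Z$. A weakly 1-$A$-generic set is weakly 1-$f$-generic, so $A$ is not AEWG by Lemma~\ref{lem:unguess}. Finally $A\ge_TZ$, and $A\not\le_TZ$ because the property AEWG passes downward.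
\end{proof}

\section{DNC functions and computably dominated sets}\label{sec:dnc}

Lemma~\ref{lem:unguess} asks for a function that avoids uniformly c.e.\ sets of computably bounded size. A DNC function avoids c.e.\ sets with at most one element. To avoid a larger set, we view numbers as tuples and differ from the $j$th element in the $j$th coordinate.

\begin{lemma}\label{lem:dnc}
Let $p:\omega\to\omega\setminus\{0\}$ be computable and let $(D'_n)$ be uniformly c.e.\ with $|D'_n|<p(n)$. Every DNC function $d$ computes a function $f$ with $f(n)\notin D'_n$ for all $n$.
\end{lemma}

\begin{proof}
For each $n$ identify $\omega$ with $\omega^{p(n)}$ by a bijection that is computable uniformly in $n$. Number the elements of $D'_n$ by $j=0,1,\dots$ in order of enumeration; only numbers $j<p(n)$ occur. By the $s$-$m$-$n$ theorem there is a computable function $s(n,j)$ such that $\varphi_{s(n,j)}$, on any input, waits for the $j$th element of $D'_n$ and outputs its $j$th coordinate. Let $f(n)$ be the tuple $(d(s(n,j)))_{j<p(n)}$. If $f(n)$ were the $j$th element of $D'_n$, its $j$th coordinate would be both $d(s(n,j))$ and $\varphi_{s(n,j)}(s(n,j))$, which is impossible for a DNC function $d$.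
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:class}(a)]
Let $A$ compute a DNC function. Lemma~\ref{lem:dnc}, applied to the sets $D_n$ of Section~\ref{sec:guess} and $p_0$, gives $f\le_TA$ with $f(n)\notin D_n$ for all $n$. By Lemma~\ref{lem:unguess} almost no set computes a weakly 1-$f$-generic set, and hence almost no set computes a weakly 1-$A$-generic set.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:class}(b)]
Let $A$ be computably dominated. Statement (2) says that for every computable $b$, almost every $X$ computes a function that guesses $A$ below $b$.

$(1)\Rightarrow(2)$ is Lemma~\ref{lem:genguess}, and $(4)\Rightarrow(1)$ is Proposition~\ref{prop:ae}. Neither uses domination.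

$(2)\Rightarrow(3)$. Suppose that $A$ computes a DNC function. Let
\[
D'_n=\{v:\exists e\le n\ \ \mu(\{X:\Phi_e^X(n)\downarrow=v\})>2^{-n}\}.
\]
These sets are uniformly c.e., and $|D'_n|<p_0(n)$, since for fixed $e,n$ the events are disjoint as $v$ varies. Lemma~\ref{lem:dnc} gives $f\le_TA$ with $f(n)\notin D'_n$ for all $n$. Since $A$ is computably dominated, $f\in\prod_nb(n)$ for some computable $b$; this is what brings $f$ within the scope of (2). For each $e$ and $n\ge e$ we have $\mu(\{X:\Phi_e^X(n)\downarrow=f(n)\})\le2^{-n}$. By the Borel--Cantelli lemma and a union over $e$, almost no $X$ computes a function that is infinitely often equal to $f$. So (2) fails for $b$.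

$(3)\Rightarrow(4)$. Let $W$ be dense and $\Sigma^0_1(A)$. We look for a dense c.e.\ set $V$ such that every element of $V$ has a prefix in $W$. By (3), an $A$-computable function is infinitely often equal to the partial computable function $e\mapsto\varphi_e(e)$, so the values $\varphi_e(e)$ can be used as guesses for strings that lead into $W$. We cannot tell which guesses are correct, so we concatenate many of them. For this a correct guess must work after any short string, and we need computable bounds on the lengths of the guesses and on the time to wait for a correct one. Domination supplies both bounds.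

There is an $A$-computable function $w$ assigning to each $\ell$ a string $w(\ell)$ such that $\sigma'w(\ell)$ has a prefix in $W$ for every $\sigma'$ with $|\sigma'|\le\ell$. To find it, list these strings as $\sigma_1,\dots,\sigma_r$, put $\nu_0=\emptyset$, search with oracle $A$ for $\nu_j\succeq\nu_{j-1}$ with $\sigma_j\nu_j\in W$, which exists by density, and let $w(\ell)=\nu_r$. By domination there is a computable $\hat w$ with $|w(\ell)|\le\hat w(\ell)$. Let $\ell(0)=0$ and $\ell(e+1)=\ell(e)+\hat w(\ell(e))+1$. Fix a computable bijection between $2^{<\omega}$ and $\omega$, and let $g(e)$ be the code of $w(\ell(e))$. Then $g\le_TA$.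

There are infinitely many $e$ with $g(e)=\varphi_e(e)$; otherwise, adding $1$ to $g(e)$ at the finitely many such $e$ gives an $A$-computable DNC function, contrary to (3). So the function sending $N$ to the least $s>N$ such that $\varphi_{e,s}(e)\downarrow=g(e)$ for some $e$ with $N<e<s$ is total and $A$-computable. By domination it is majorized by a computable $t$, and $t(N)>N$. Let $N_0=0$ and $N_{i+1}=t(N_i)$. Then for each $i$ there is $e$ with
\begin{equation}\label{eq:correct}
N_i<e<N_{i+1}\qquad\text{and}\qquad\varphi_{e,N_{i+1}}(e)\downarrow=g(e).
\end{equation}
For $N_i<e<N_{i+1}$ let $\kappa_e$ be the string coded by $\varphi_{e,N_{i+1}}(e)$ if this computation converges and the string has length at most $\hat w(\ell(e))$, and let $\kappa_e=\emptyset$ otherwise. Let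
\[
V=\{\sigma\,\kappa_{N_i+1}\kappa_{N_i+2}\cdots\kappa_{N_{i+1}-1}:\ i\in\omega,\ |\sigma|\le\ell(N_i+1)\}.
\]
The set $V$ is c.e. It is dense: given $\beta$, take $i$ with $\ell(N_i+1)\ge|\beta|$ and $\sigma=\beta$. Consider an element of $V$, given by $\sigma$ and $i$, and take $e$ as in \eqref{eq:correct}. Then $\kappa_e=w(\ell(e))$, since this string has length at most $\hat w(\ell(e))$. The part $\sigma'=\sigma\kappa_{N_i+1}\cdots\kappa_{e-1}$ before $\kappa_e$ has length at most
\[
\ell(N_i+1)+\sum_{N_i<e'<e}\hat w(\ell(e'))\ \le\ \ell(N_i+1)+\sum_{N_i<e'<e}\bigl(\ell(e'+1)-\ell(e')\bigr)=\ell(e).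
\]
So $\sigma'\kappa_e$ has a prefix in $W$. Every weakly 1-generic set meets $V$, and therefore meets $W$.
\end{proof}

\begin{remark}
Statement (4) fails for every set $A$ that is not computably dominated. By Lemma~\ref{lem:gen} such an $A$ computes a weakly 1-generic set $G$, and $G$ does not meet the dense $A$-computable set of strings that are not initial segments of $G$.
\end{remark}

\begin{remark}
Theorems~\ref{thm:strong}(a) and~\ref{thm:class} together locate the gap between the two notions. For computably dominated $A$, being AEWG means that for \emph{every} computable bound $b$ almost every $X$ computes a function guessing $A$ below $b$. Dispersiveness already follows from this for the \emph{single} bound $q(n)=2^{n\cdot n!}$, by Lemma~\ref{lem:dist}. The computably dominated set built in the proof of Theorem~\ref{thm:strong}(a) has the second property, by Propositions~\ref{prop:generic}(c) and~\ref{prop:ae}, but not the first. By Theorem~\ref{thm:class}(b) it computes a DNC function.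
\end{remark}

\begin{thebibliography}{1}

\bibitem{Zhao}
Xuanheng Zhao, \emph{Almost-everywhere computation of weak generics relative to r.e.\ sets}, arXiv:2609.17994 (2026).

\end{thebibliography}
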